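# Properly colored $K_4$'s in a 4-edge-colored graph: the constant $1/24$

## The guess $1/36$, and how it fails on five vertices

All graphs are finite and simple. An **$r$-edge-colored graph** is a graph in which every edge receives one of $r$ colors, with no further restriction: edges of the same color may share a vertex. We write $c(uv)$ for the color of the edge $uv$. A copy of $K_4$ is **properly colored** (we will just say **proper**) if any two of its six edges that share a vertex have different colors. For a 4-edge-colored graph $G$, let $m$ be its number of edges and $N$ its number of proper $K_4$'s. The question comes from Ting-Wei Chao, Maya Sankar, Hung-Hsun Hans Yu, "On Colorful Kruskal–Katona Theorems", arXiv:2610.02165 (2026): what is the smallest constant $C$ such that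
$$N\le C\,m^2$$
for every 4-edge-colored graph with $m\ge 1$ edges?

The power $m^2$ is easy to justify. A proper $K_4$ is the vertex set of three pairs of disjoint edges, and a pair of disjoint edges determines the four vertices, so $3N\le\binom m2$. Thus $C\le 1/6$, and the question is about the constant.

**The first guess.** Take one proper $K_4$, say with three colors, each used on two disjoint edges. Then $N=1$, $m=6$, and the ratio is $N/m^2=1/36$. Larger graphs do just as well. The **blow-up** of a colored graph $H$ is obtained by replacing each vertex $w$ by an independent set of some size $x_w\ge1$, called its weight, and each edge $ww'$ by all $x_wx_{w'}$ edges between the two sets, in the color of $ww'$. It is **balanced** if all weights are equal. For example, the balanced blow-up of our $K_4$ with weight $n$ has $6n^2$ edges and $n^4$ proper $K_4$'s, and the ratio is again $1/36$. So one guesses $C=1/36$. Let us test it.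

**Four vertices.** Here $N\le 1$, and $N=1$ needs all six edges. The ratio is at most $1/36$, so the guess survives.

**Five vertices.** Let $L=\{l_1,l_2,l_3\}$ be a triangle with all edges of color $1$. Add two vertices $w,w'$ joined by an edge of color $1$. Color $wl_1,wl_2,wl_3$ with $2,3,4$ and $w'l_1,w'l_2,w'l_3$ with $3,4,2$. Each set $\{l_i,l_j,w,w'\}$ is a proper $K_4$: its edges $l_il_j$ and $ww'$ have color $1$ and are disjoint, the other four edges have colors in $\{2,3,4\}$, and at each of $w,w',l_i,l_j$ the two of them that meet there have different colors. A set containing $L$ is not proper. So $N=3$, $m=10$, and the ratio is $3/100>1/36$. The guess is wrong.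

**Six vertices.** Add a third vertex $w''$, joined to $w,w'$ in color $1$ and to $l_1,l_2,l_3$ in colors $4,2,3$. Write $L'=\{w,w',w''\}$. The proper $K_4$'s are exactly the sets with two vertices in $L$ and two in $L'$, by the same check. So $N=9$, $m=15$, and the ratio is $9/225=1/25$.

**Nine vertices.** The pattern continues to a third triangle, and the result has a name. The affine plane $AG(2,3)$ has the nine points of $\mathbb F_3^2$. Its lines are the $12$ three-point sets $\{p,p+v,p+2v\}$ with $v\ne0$. Any two points lie on exactly one line. There are four directions $v$ up to sign, namely $(1,0),(0,1),(1,1),(1,2)$, with three parallel lines in each. Take the complete graph on the nine points and give the edge $pq$ the color $1,2,3,4$ according to the direction of the line $pq$. Two edges $pq$, $pq'$ have the same color if and only if $p,q,q'$ are collinear. So the proper $K_4$'s are the 4-sets with no three points collinear. Three non-collinear points can be chosen in order in $9\cdot8\cdot6$ ways. The three lines joining them cover $3\cdot3-3=6$ points, which leaves $3$ choices for the fourth point. Hence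
$$N=\frac{9\cdot8\cdot6\cdot3}{24}=54,\qquad m=36,\qquad \frac{N}{m^2}=\frac{54}{1296}=\frac1{24}.$$
The six-vertex example is the part of this one on two parallel lines. The balanced blow-up with weight $n$ has $m=36n^2$ and $N=54n^4$, since the vertices of a $K_4$ in a blow-up lie in four different classes. The ratio is again $1/24$.

This time the value is right. We shall prove that $C=1/24$, and that these blow-ups are the only extremal graphs.

## Split matchings, and a bound in terms of the color counts

Let $m_i$ be the number of edges of color $i$, so $m=\sum_i m_i$, and put
$$P:=\sum_{i<j}m_im_j ,$$
the number of unordered pairs of edges with different colors.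

A $K_4$ has three perfect matchings, each with two edges. In a proper $K_4$, edges from different matchings share a vertex, so they have different colors. Thus the three matchings use disjoint sets of colors. Call a matching **split** if its two edges have different colors. With four colors available, at most one of the three matchings of a proper $K_4$ is split. Let $N_0$ and $N_1$ be the numbers of proper $K_4$'s with exactly $0$ and exactly $1$ split matchings. Then $N=N_0+N_1$.

*Example.* In $AG(2,3)$ take $(0,0),(1,0),(0,1),(1,1)$. The two horizontal edges have color $1$, the two vertical edges color $2$. The diagonal $(0,0)(1,1)$ has color $3$, and the diagonal $(1,0)(0,1)$ has difference $(2,1)=2\cdot(1,2)$, so color $4$. The diagonals form the split matching. In a proper $K_4$ colored with only three colors, no matching is split.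

**Theorem 1.** $9N_1+12N_0\le P$.

**Theorem 2.** $N\le m^2/24$, and equality occurs for some $G$ with $m\ge1$. So $C=1/24$.

**Theorem 3.** Let $m\ge 1$. Then $N=m^2/24$ if and only if, after deleting isolated vertices, $G$ is a balanced blow-up of the complete graph on the nine points of $AG(2,3)$ with edges colored by direction.

**Corollary.** If only three colors are used, then $N\le\frac1{12}(m_1m_2+m_1m_3+m_2m_3)\le m^2/36$, and this is sharp for the properly 3-colored $K_4$.

So the guess $1/36$ is the correct answer for three colors. Theorem 1 is the heart of the matter. Let us first see that it gives Theorem 2 and the Corollary.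

**Theorem 1 implies Theorem 2.** We have $m^2=\sum m_i^2+2P$. Expanding the squares, each $m_i^2$ occurs three times, so $\sum_{i<j}(m_i-m_j)^2=3\sum m_i^2-2P$. Hence
$$m^2-\tfrac83P=\sum m_i^2-\tfrac23P=\tfrac13\sum_{i<j}(m_i-m_j)^2\ge0 .$$
With Theorem 1 this gives
$$24N\le 24N+8N_0=24N_1+32N_0=\tfrac83(9N_1+12N_0)\le\tfrac83P\le m^2. \tag{1}$$
Equality occurs for $AG(2,3)$, as computed above. $\square$

For arbitrary $m$, put $n=\lfloor\sqrt{m/36}\rfloor$, take the balanced blow-up with weight $n$, and add $m-36n^2$ disjoint single edges. Then $N=54n^4=(\frac1{24}+o(1))m^2$. So the maximum of $N$ for given $m$ is $(\frac1{24}+o(1))m^2$ as $m\to\infty$.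

**Theorem 1 implies the Corollary.** With three colors no matching of a proper $K_4$ is split: the three matchings use disjoint color sets, each nonempty. So $N=N_0$, and Theorem 1 with $m_4=0$ gives $12N\le m_1m_2+m_1m_3+m_2m_3$. The right side is at most $m^2/3$, because $m^2-3(m_1m_2+m_1m_3+m_2m_3)=\frac12\sum_{i<j\le3}(m_i-m_j)^2$. For the 3-colored $K_4$ we have $m_1=m_2=m_3=2$, $m=6$, $N=1$, and all the inequalities are equalities. $\square$

The six-vertex example is instructive here. Its color counts are $6,3,3,3$, so $P=3\cdot18+3\cdot9=81=9\cdot9$, and Theorem 1 is sharp for it. It misses $1/24$ only because its colors are unbalanced.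

## Sorting pairs of edges by 4-sets, and where this gets stuck

How should one bound $N$ by $P$? The obvious attempt is to sort the pairs counted by $P$ according to the vertices they cover. Two edges of different colors are either adjacent or disjoint. Let $\alpha$ be the number of adjacent pairs of edges with different colors. For a set $Q$ of four vertices, let $s(Q)$ be the number of perfect matchings of $Q$ whose two edges are both present in $G$ and have different colors. Every pair of disjoint edges is a perfect matching of exactly one 4-set, so
$$P=\alpha+\sum_Q s(Q). \tag{2}$$

A proper $K_4$ with one split matching has $s=1$, and one with no split matching has $s=0$. So (2) immediately gives $P\ge N_1$. We need $9N_1+12N_0$, so the coefficient of $N_1$ is off by a factor of $9$ and $N_0$ is not controlled at all.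

One cannot repair this by looking harder at proper 4-sets. Take the balanced blow-up, with weight $n$, of the 3-colored $K_4$. Here $m_1=m_2=m_3=2n^2$, so $P=12n^4$, while $N=N_0=n^4$. There are $4n$ vertices, each with $n$ edges in each of three colors, so $\alpha=4n\cdot3n^2=12n^3$, which is of lower order. Every proper 4-set has $s=0$. So all but $12n^3$ of the $12n^4$ pairs sit in 4-sets that are *not* proper. A useful inequality must trade proper 4-sets against non-proper ones.

Which non-proper 4-sets are these? Take two vertices $w,w'$ in one class, and $u$ and $v$ in two other classes. Then $c(uw)=c(uw')\ne c(vw)=c(vw')$, and the matchings $\{uw,vw'\}$ and $\{uw',vw\}$ give $s=2$. There are $4\binom n2\cdot3n^2$ such sets, so they contribute $2\cdot 4\binom n2\cdot 3n^2=12n^4-12n^3$, which is everything. In such a set, $w$ and $w'$ both form triangles with the edge $uv$. In a proper $K_4$ the same holds, with different colors. This suggests comparing, over one fixed edge $uv$, the different kinds of *pairs* $w,w'$. A nonnegative quadratic form makes such comparisons.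

## Types over an edge, and a quadratic form

A triangle is **rainbow** if its three edges have three different colors. Fix an edge $uv$ of color $a$, with the order $(u,v)$ fixed, and let $b,c,d$ be the other three colors in a fixed cyclic order. (As a function, $c(\cdot)$ always has an argument; there will be no confusion with the color $c$.)

**Definition (types).** If $uvw$ is a rainbow triangle, the **type** of $w$ is $(x,y)=(c(uw),c(vw))$. Here $x\ne y$ and $x,y\in\{b,c,d\}$, so there are six types. Let $W_{xy}$ be the set of vertices of type $(x,y)$. Index the six sizes by the missing color:
$$p_d=|W_{bc}|,\ p_b=|W_{cd}|,\ p_c=|W_{db}|,\qquad q_d=|W_{cb}|,\ q_b=|W_{dc}|,\ q_c=|W_{bd}| .$$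

**Definition (relations).** Let $w\ne w'$ have types $(x,y)$ and $(x',y')$, and let $z$ be the color in $\{b,c,d\}$ missing from $(x,y)$. Exactly one of the following holds.

* **same**: $(x',y')=(x,y)$. Both vertices are counted by the same variable.
* **half**: exactly one of $x=x'$, $y=y'$ holds, that is, $(x',y')\in\{(x,z),(z,y)\}$. These are the pairs counted by $p_i,q_j$ with $i\ne j$.
* **tri**: $(x',y')\in\{(y,z),(z,x)\}$. These are the pairs $p_i,p_j$ or $q_i,q_j$ with $i\ne j$.
* **mat**: $(x',y')=(y,x)$. These are the pairs $p_i,q_i$.

To check the last three, take $(x,y)=(b,c)$, the type counted by $p_d$, with $z=d$. Then $(b,d),(d,c)$ are counted by $q_c,q_b$; $(c,d),(d,b)$ by $p_b,p_c$; and $(c,b)$ by $q_d$. The other types are alike. Interchanging $u$ and $v$ reverses every type, hence swaps $p_i$ with $q_i$, and the relations do not change. In tri and mat both coordinates differ: $x\ne x'$ and $y\ne y'$.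

*Example.* In $AG(2,3)$ let $u=(0,0)$, $v=(1,0)$, so $a=1$, and order the others as $b,c,d=2,3,4$. The point $(2,0)$ is on the line $uv$ and has no type. The points of the row $y=2$, namely $(0,2),(2,2),(1,2)$, have types $(2,3),(3,4),(4,2)$, so $p_4=p_2=p_3=1$. The points of the row $y=1$, namely $(1,1),(2,1),(0,1)$, have types $(3,2),(4,3),(2,4)$, so $q_4=q_2=q_3=1$. For instance $(0,1)$ and $(1,1)$, with types $(2,4)$ and $(3,2)$, are in relation tri.

**Choosing the form.** We look for a nonnegative quadratic form in the $p$'s and $q$'s with one coefficient for each relation:
$$A\sum_i(p_i^2+q_i^2)+B\sum_{i\ne j}p_iq_j+C'\sum_{i<j}(p_ip_j+q_iq_j)+D\sum_ip_iq_i .$$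
If the resulting inequality is to be sharp for our examples, the form must vanish on them. In the blow-up of the 3-colored $K_4$, an edge $uv$ has exactly two nonzero variables, both equal to $n$: if $b,c$ are the other colors in use, they are $p_d=q_d=n$. So $2A+D=0$. In $AG(2,3)$ all six variables equal $1$, so $6A+6B+6C'+3D=0$, which gives $C'=-B$. Normalize $A=1$, and put $r_i=p_i-q_i$. What is left is
$$\sum_ir_i^2-B\sum_{i<j}r_ir_j .$$
At $r=(1,1,1)$ the value is $3-3B$, so nonnegativity forces $B\le1$. We shall see that in a proper $K_4$ with one split matching, two edges are in the mat situation and four in the tri situation. It will thus collect $2(-2)+4(-B)$, which is most negative for the largest $B$. So take $B=1$.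

**The form and its expansion.** Put
$$F(uv)=\sum_ir_i^2-\sum_{i<j}r_ir_j=\tfrac12\sum_{i<j}(r_i-r_j)^2\ \ge0. \tag{3}$$
(Each $r_i^2$ occurs twice in $\sum_{i<j}(r_i-r_j)^2$, so the two expressions agree.) Substituting $r_i=p_i-q_i$, with $r_i^2=p_i^2+q_i^2-2p_iq_i$ and $-r_ir_j=-p_ip_j-q_iq_j+p_iq_j+p_jq_i$, we get
$$F(uv)=\sum_i(p_i^2+q_i^2)+\sum_{i\ne j}p_iq_j-\sum_{i<j}(p_ip_j+q_iq_j)-2\sum_ip_iq_i .$$
Now use $p^2=p+2\binom p2$ for each of the six variables. The linear terms add up to $\omega(uv)$, the number of rainbow triangles containing $uv$. The rest counts unordered pairs $\{w,w'\}$ with weights:
$$F(uv)=\omega(uv)+\sum_{\{w,w'\}}\varphi,\qquad \varphi=\begin{cases}2&\text{same}\\ 1&\text{half}\\ -1&\text{tri}\\ -2&\text{mat},\end{cases} \tag{4}$$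
where the sum is over pairs $w\neq w'$ such that $uvw$ and $uvw'$ are both rainbow.

## The proof of Theorem 1

**Step 1: sum over all edges and regroup by 4-sets.** The purpose is to turn (4) into a statement about 4-sets $Q$, so that it can be compared with (2). Let $t$ be the number of rainbow triangles. Then $\sum_{uv}\omega(uv)=3t$. An edge $uv$ and a pair $\{w,w'\}$ as in (4) determine $Q=\{u,v,w,w'\}$. Conversely, an edge $uv\subset Q$ determines $\{w,w'\}=Q\setminus\{u,v\}$. So let $\Phi(Q)$ be the sum of $\varphi$ over all edges $uv\subset Q$ that lie in two rainbow triangles of $Q$. Then
$$0\le\sum_{uv\in E(G)}F(uv)=3t+\sum_Q\Phi(Q). \tag{5}$$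

**Step 2: absorb the triangles.** Each rainbow triangle contains three adjacent pairs of edges with different colors. An adjacent pair determines three vertices, so it lies in at most one triangle. Hence
$$\alpha\ge3t, \tag{6}$$
with equality if and only if every adjacent pair of edges with different colors lies in a rainbow triangle.

**Step 3: compare $\Phi(Q)$ with $s(Q)$ on each 4-set.** Now the comparison can be made locally.

**Lemma.** (i) If $Q$ is a proper $K_4$ with one split matching, then $\Phi(Q)=-8$ and $s(Q)=1$.
(ii) If $Q$ is a proper $K_4$ with no split matching, then $\Phi(Q)=-12$ and $s(Q)=0$.
(iii) If $Q$ is not a proper $K_4$, then $\Phi(Q)\le s(Q)$.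
Moreover, $\Phi(Q)>0$ implies that $Q$ spans at least five edges.

*Proof of (i) and (ii).* The values of $s$ are clear. In a proper $K_4$ any two edges of a triangle share a vertex, so every triangle is rainbow and all six edges contribute to $\Phi$. For an edge $uv$, with $Q=\{u,v,w,w'\}$, we have $c(uw)\ne c(uw')$ and $c(vw)\ne c(vw')$, so both coordinates of the types of $w,w'$ differ. The relation is therefore tri or mat. It is mat if and only if $c(uw')=c(vw)$ and $c(vw')=c(uw)$, that is, if and only if the two matchings not containing $uv$, namely $\{uw,vw'\}$ and $\{uw',vw\}$, are both non-split. In case (i) this holds exactly for the two edges of the split matching, so $\Phi(Q)=2(-2)+4(-1)=-8$. In case (ii) it holds for all six edges, so $\Phi(Q)=6(-2)=-12$.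

*Proof of (iii) and the last claim.* If no edge of $Q$ contributes a positive weight, then $\Phi(Q)\le0\le s(Q)$. Otherwise some edge $uv\subset Q$, of color $a$, contributes $2$ or $1$. In particular $uv,uw,uw',vw,vw'$ are all edges, which proves the last claim, since a 4-set with $\Phi(Q)>0$ has a positive contribution.

*Contribution $2$.* Here $c(uw)=c(uw')=x$ and $c(vw)=c(vw')=y$ with $x\ne y$. If $ww'$ is an edge, the triangles $uww'$ and $vww'$ contain two edges of the same color, so they are not rainbow. The only rainbow triangles of $Q$ are $uvw$ and $uvw'$, so $uv$ is the only edge in two of them, and $\Phi(Q)=2$. The matchings $\{uw,vw'\}$ and $\{uw',vw\}$ both have colors $x,y$, so $s(Q)\ge2$.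

*Contribution $1$.* The types agree in exactly one coordinate. Interchanging $u,v$ if necessary, we may assume it is the first: $c(uw)=c(uw')=x$, $c(vw)=y$, $c(vw')=z$, with $a,x,y,z$ all distinct. The matching $\{uw,vw'\}$ has colors $x,z$ and $\{uw',vw\}$ has colors $x,y$, so $s(Q)\ge2$. The triangle $uww'$, if present, is not rainbow.

If $vww'$ is not a rainbow triangle, then again only $uv$ contributes, and $\Phi(Q)=1<s(Q)$.

If $vww'$ is a rainbow triangle, then $c(ww')\notin\{y,z\}$, so $c(ww')\in\{a,x\}$. The rainbow triangles of $Q$ are $uvw,uvw',vww'$, so the edges in two of them are $uv,vw,vw'$.

* Let $c(ww')=x$. With respect to $(v,w)$, the types of $u$ and $w'$ are $(a,x)$ and $(z,x)$: half. With respect to $(v,w')$, the types of $u$ and $w$ are $(a,x)$ and $(y,x)$: half. So $\Phi(Q)=3$. The third matching $\{uv,ww'\}$ has colors $a,x$, so $s(Q)=3$.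
* Let $c(ww')=a$. With respect to $(v,w)$, the types of $u$ and $w'$ are $(a,x)$ and $(z,a)$. With respect to $(v,w')$, the types of $u$ and $w$ are $(a,x)$ and $(y,a)$. In both cases both coordinates differ, so each of these edges contributes at most $-1$. Hence $\Phi(Q)\le1-1-1=-1<s(Q)$. $\square$

*Example.* A line of $AG(2,3)$ together with a point off it falls under the first bullet: $\Phi(Q)=s(Q)=3$.

**Step 4: put the pieces together.** The proper $K_4$'s contribute exactly $N_1$ to $\sum_Qs(Q)$. So by (5), the Lemma, (6) and (2),
$$0\le3t+\sum_Q\Phi(Q)\le\alpha+\sum_{Q\text{ not proper}}s(Q)-8N_1-12N_0=(P-N_1)-8N_1-12N_0 .\tag{7}$$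
This is $9N_1+12N_0\le P$, which is Theorem 1, and with it Theorem 2 and the Corollary. $\blacksquare$

It is worth checking (7) on $AG(2,3)$. There $P=6\cdot81=486$ and $t=9\cdot8\cdot6/6=72$. Each vertex has two edges of each color, so $\alpha=9\cdot6\cdot4=216=3t$. The $126-54=72$ non-proper 4-sets all consist of a line and a point, with $s=3$. And $486=216+54+72\cdot3$, as (2) says.

## Equality forces a blow-up of $AG(2,3)$

We now prove Theorem 3. The "if" part is the computation $m=36n^2$, $N=54n^4$; isolated vertices change neither number. For the converse, let $m\ge1$ and $N=m^2/24$, and delete isolated vertices. Every inequality in (1) and (7) is an equality. We read off four conditions.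

* **(E1)** $N_0=0$, $N>0$, and $m_1=m_2=m_3=m_4=m/4>0$.
* **(E2)** Any two adjacent edges of different colors lie in a rainbow triangle (equality in (6)).
* **(E3)** $\Phi(Q)=s(Q)$ for every 4-set $Q$ that is not a proper $K_4$. In particular, if $Q$ spans at most four edges, then $\Phi(Q)\le0$ by the Lemma, so $s(Q)=0$.
* **(E4)** For every edge $uv$ we have $F(uv)=0$; that is, by (3), $p_i-q_i$ does not depend on $i$.

**Step 1: $G$ is connected, and every vertex sees at least two colors.** The purpose is to have enough colors around for Step 2. Suppose $\beta,\gamma$ are edges in different components. The four endpoints span only these two edges, so by (E3) they have the same color. If $G$ had at least two components, each would contain an edge; any two edges in different components would have the same color, and two edges in one component would both agree with an edge of another. So $G$ would be monochromatic, against (E1). Hence $G$ is connected.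

Suppose now that all edges at $v$ have color $a$, and let $u$ be a neighbor of $v$. If $u$ had an edge $uw$ of color $b\ne a$, then $w\ne v$, and by (E2) the adjacent edges $uv,uw$ would lie in a rainbow triangle. Then $vw$ would be an edge of color different from $a$, a contradiction. So $u$ also sees only $a$. By connectivity every vertex sees only $a$, again against (E1).

**Step 2: distinct non-adjacent vertices are twins, so $G$ is a blow-up of a complete graph.** Let $u\ne u'$ be non-adjacent, and let $w$ be a neighbor of $u$. We claim that $w$ is also a neighbor of $u'$, with $c(uw)=c(u'w)$.

Suppose $w$ and $u'$ are not adjacent. By Step 1 there is an edge $u'z$ with $c(u'z)\ne c(uw)$. Since $u'$ is adjacent to neither $u$ nor $w$, we have $z\ne u,w$. Also $w\ne u'$, because $w$ is adjacent to $u$. So $\{u,w,u',z\}$ is a 4-set. It lacks the edges $uu'$ and $wu'$, so it spans at most four edges, but the matching $\{uw,u'z\}$ gives $s\ge1$. This contradicts (E3). So $w$ and $u'$ are adjacent. If $c(uw)\ne c(u'w)$, then by (E2) these two edges would lie in a triangle, so $u,u'$ would be adjacent, a contradiction. This proves the claim.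

It follows that "equal or non-adjacent" is an equivalence relation. For transitivity, let $u,u',u''$ be distinct with $u,u'$ non-adjacent and $u',u''$ non-adjacent. If $u''$ were a neighbor of $u$, the claim would make it a neighbor of $u'$, a contradiction. The classes are independent sets. Two vertices in different classes are adjacent, and by the claim, applied at each end, all edges between two given classes have the same color. So $G$ is a blow-up of a 4-edge-colored complete graph $H$, whose points $w$ have weights $x_w\ge1$, the class sizes. It remains to determine $H$ and the weights.

**Step 3: the lines of $H$.** The purpose is to find geometry in $H$. If a triangle of $H$ is not monochromatic, it has two edges of different colors, and by (E2), applied to a triangle of $G$ above it, that triangle is rainbow. So *every triangle of $H$ is monochromatic or rainbow*. Hence for each color $a$ the relation "equal or joined by color $a$" is an equivalence relation on $V(H)$. Call its classes with at least two points **lines of color $a$**. Any two points of a line of color $a$ are joined by color $a$.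

Let $L$ be a line of color $a$, and let $w\notin L$. No edge from $w$ to $L$ has color $a$, since otherwise $w\in L$. For $u,v\in L$ the triangle $wuv$ has the edge $uv$ of color $a$ and is not monochromatic, so it is rainbow. Thus the edges from $w$ to $L$ have pairwise distinct colors, all different from $a$. Since $H$ is not monochromatic, there are points off $L$. Therefore $|L|\le3$.

One more fact. *With respect to an edge $uv$ of $H$ there is at most one point of each type $(x,y)$.* Suppose $w\ne w'$ both have type $(x,y)$. The triangle $uww'$ has two edges of color $x$, so it is monochromatic and $c(ww')=x$. The triangle $vww'$ gives $c(ww')=y$ in the same way. But $x\ne y$, a contradiction. So for an edge of $G$ above $uv$, each of the numbers $p_i,q_i$ in (E4) is the weight of the one point of $H$ of that type, or $0$ if there is none.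

**Step 4: some line has three points.** Suppose not. Then every color class of $H$ is a matching, that is, $H$ is properly edge-colored. Since $N>0$, $G$ has a proper $K_4$, whose vertices lie in four different classes, so $|V(H)|\ge4$. If $|V(H)|\ge5$, then $H$ contains a $K_5$ with ten edges properly colored in four colors; but each color has at most two edges there, and $4\cdot2<10$. So $H$ is a properly colored $K_4$. Since $N_0=0$ by (E1), it has a split matching. Let $uv$ be an edge in a non-split matching, and let $w,w'$ be the other two points. As in the proof of Lemma (i), $w,w'$ are in relation tri with respect to $uv$: they are counted by two $p$'s or by two $q$'s with different indices. There are no other points. So, up to a common sign and up to order, $(r_b,r_c,r_d)$, with $b,c,d$ the three colors other than $c(uv)$, is $(x_w,x_{w'},0)$ with $x_w,x_{w'}>0$. This contradicts (E4).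

**Step 5: the points off a three-point line.** The purpose is to show that these points fall into three-point lines of the same color, each of constant weight. Let $L$ be a three-point line of color $a$, and let $b,c,d$ be the other colors. By Step 3 each $w\notin L$ gives a bijection
$$\pi_w:L\to\{b,c,d\},\qquad \pi_w(l)=c(wl).$$
The map $w\mapsto\pi_w$ is injective: if $\pi_w=\pi_{w'}$ with $w\neq w'$, then $w,w'$ would have the same type with respect to two points of $L$. For each bijection $\pi$, let $x_\pi$ be the weight of the point $w$ with $\pi_w=\pi$, and $x_\pi=0$ if there is none.

Two bijections differ by a permutation $\sigma$ of $\{b,c,d\}$, as in $\pi'=\sigma\circ\pi$. The six bijections split into two families $\mathcal E,\mathcal O$ of three, according to the parity of $\sigma$ relative to a fixed one. Distinct members of one family differ by a 3-cycle, so they *differ everywhere*. Members of different families differ by a transposition, which fixes exactly one color, so they *agree at exactly one point* of $L$.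

Fix $t\in L$, let $\{u,v\}=L\setminus\{t\}$, and apply (E4) to $uv$. The triangle $uvt$ is monochromatic, so $t$ has no type. Each $w\notin L$ has type $(\pi_w(u),\pi_w(v))$, with missing color $\pi_w(t)$. The types counted by $p_d,p_b,p_c$ belong to the triples $(\pi(u),\pi(v),\pi(t))=(b,c,d),(c,d,b),(d,b,c)$, which differ by 3-cycles, so they form one family. Those counted by $q_d,q_b,q_c$ belong to $(c,b,d),(d,c,b),(b,d,c)$, the other family. So, up to a sign depending only on $t$ and the chosen orders, $p_i-q_i=x_\pi-x_\rho$, where $\pi\in\mathcal E$ and $\rho\in\mathcal O$ are the members with $\pi(t)=\rho(t)=i$. By (E4) there is a constant $\kappa_t$ with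
$$x_\pi-x_\rho=\kappa_t\qquad\text{whenever }\pi\in\mathcal E,\ \rho\in\mathcal O,\ \pi(t)=\rho(t). \tag{8}$$

Fix $\pi\in\mathcal E$. For each $t\in L$ exactly one $\rho\in\mathcal O$ has $\rho(t)=\pi(t)$, and each $\rho\in\mathcal O$ agrees with $\pi$ at exactly one point. So as $\rho$ runs through $\mathcal O$, the agreement point runs through $L$ once. Adding the three equations (8) gives
$$3x_\pi-\sum_{\rho\in\mathcal O}x_\rho=\sum_{t\in L}\kappa_t ,$$
so $x_\pi$ is the same for all $\pi\in\mathcal E$. Fixing $\rho\in\mathcal O$ instead gives $\sum_{\pi\in\mathcal E}x_\pi-3x_\rho=\sum_t\kappa_t$, so $x$ is also constant on $\mathcal O$. Thus each family is either absent (all $x_\pi=0$) or fully present with three points of equal weight. Since there are points off $L$, at least one family is present.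

Let $w\ne w'$ be points with $\pi_w,\pi_{w'}$ in the same family. For each $l\in L$ we have $\pi_w(l)\ne\pi_{w'}(l)$, so the triangle $lww'$ is not monochromatic, hence rainbow, and $c(ww')\notin\{\pi_w(l),\pi_{w'}(l)\}$. As $l$ runs through $L$, $\pi_w(l)$ takes all the values $b,c,d$. So $c(ww')=a$. Since lines have at most three points, *each present family is a three-point line of color $a$, of constant weight.*

**Step 6: both families are present.** Suppose only one is. Then $H$ has six points, forming two lines $L,L'$ of color $a$. By Step 5 for $L$, the weight is constant on $L'$, say $\beta$. By Step 5 for $L'$, whose complement is $L$, the weight is constant on $L$, say $\alpha$ (the count $\alpha$ of (2) is not used anymore). No edge between $L$ and $L'$ has color $a$, so $m_a=3\alpha^2+3\beta^2$. Each point of $L'$ is joined in color $b$ to exactly one point of $L$, and all edges of color $b$ run between $L$ and $L'$, so $m_b=3\alpha\beta$. By (E1), $\alpha^2+\beta^2=\alpha\beta$. But $\alpha^2+\beta^2\ge2\alpha\beta>\alpha\beta$, a contradiction. (With $\alpha=\beta=1$ this is the six-vertex example, excluded because its colors are unbalanced.)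

So $H$ has nine points, which form three lines $L,L',L''$ of color $a$.

**Step 7: $H$ is $AG(2,3)$ colored by direction.** Let $y\in\{b,c,d\}$ and $t\in L$. Each family contains exactly one $\pi$ with $\pi(t)=y$. So exactly one point of $L'$ and exactly one point of $L''$ is joined to $t$ in color $y$. Together with $t$ they form the line of color $y$ through $t$; it has three points and meets each of $L,L',L''$ once. For the three choices of $t$ these lines are distinct equivalence classes, so they are disjoint and cover all nine points. Hence *for each of the four colors, the lines of that color partition the nine points into three three-point lines.* Any two points lie on exactly one line, namely a line of the color of the edge joining them. This is a $2$-$(9,3,1)$ design, and such a design is well known to be unique up to isomorphism; here we can see it directly.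

Two lines of different colors meet in at most one point, because two common points would be joined by two colors. The three points of a line of color $a$ lie on three different lines of color $b$, so each line of color $a$ meets each line of color $b$ in exactly one point. Number the lines of color $a$ and the lines of color $b$ by the elements of $\mathbb F_3$, and give a point the coordinates $(i,j)$ if it lies on the $i$-th line of color $a$ and the $j$-th line of color $b$. This identifies $V(H)$ with $\mathbb F_3^2$. A line of color $c$ meets each line $i=\text{const}$ once and each line $j=\text{const}$ once, so it is the graph $j=\sigma(i)$ of a permutation $\sigma$ of $\mathbb F_3$. The three lines of color $c$ are disjoint, so their permutations pairwise differ everywhere. As noted in Step 5, permutations of three elements of opposite parity agree somewhere. So the three permutations have the same parity: they are either all the even ones, $j=i+s$, or all the odd ones, $j=-i+s$, with $s\in\mathbb F_3$. The same holds for color $d$. The two colors cannot use the same lines, so one of them uses $j=i+s$ and the other $j=-i+s$. Thus the lines of the four colors are the four parallel classes $i=\text{const}$, $j=\text{const}$, $j-i=\text{const}$,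 $j+i=\text{const}$ of $AG(2,3)$, and the color of an edge is its direction.

**Step 8: all weights are equal.** Let $M$ be any line of $H$. It has three points, so Step 5 applies to it. There are six points off $M$, so both families of $M$ are present, and they are the other two lines of the color of $M$. By Step 5 the weight is constant on each of these. Every line is one of the other two lines for some parallel $M$, so the weight is constant on every line. Any two points lie on a line, so all weights are equal. Hence $G$, without its isolated vertices, is a balanced blow-up of the complete graph on $AG(2,3)$ colored by direction. $\blacksquare$
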